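# Transcendence of Arnoux–Rauzy expansions through swapped blocks

## 1. Two substitutions that differ by one shift

Let $A$ be a finite alphabet with at least two letters. Words are indexed from $0$, $\varepsilon$ is the empty word, $|X|$ is the length of a finite word $X$, and $T$ deletes the first letter of an infinite word. For a letter $a$ consider the two substitutions
$$\psi_a:\ a\mapsto a,\quad b\mapsto ab\ (b\ne a),\qquad\qquad \psi'_a:\ a\mapsto a,\quad b\mapsto ba\ (b\neq a).$$
They satisfy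
$$a\,\psi'_a(X)=\psi_a(X)\,a\quad\text{for finite }X. \tag{1.1}$$
For a letter this reads $aa=aa$ or $aba=aba$. If it holds for $X$ and $Y$, then $a\psi'_a(XY)=\psi_a(X)a\psi_a'(Y)=\psi_a(XY)a$. Passing to longer and longer prefixes,
$$\psi_a(X)=a\,\psi'_a(X)\quad\text{for infinite }X. \tag{1.2}$$
So deleting the first letter of $\psi_a(X)$ replaces every block $ab$ by $ba$, each in its old place.

Now iterate. Fix a sequence of letters $a_1,a_2,\dots$ and put, for $0\le n\le n'$,
$$M_{n,n'}=\psi_{a_{n+1}}\cdots\psi_{a_{n'}},\quad N_{n,n'}=\psi'_{a_{n+1}}\cdots\psi'_{a_{n'}},\quad M_n=M_{0,n},\quad N_n=N_{0,n}.$$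
Since $\psi_a(b)$ and $\psi_a'(b)$ contain the same letters equally often, $|M_n(b)|=|N_n(b)|=:h_b^{(n)}$. Let $Y=M_{n+1}(X)$ with $X$ infinite, $a=a_{n+1}$ and $r=h_a^{(n)}$. Then $Y=M_n(\psi_a(X))=M_n(a)M_n(\psi_a'(X))$ by (1.2), so
$$Y=M_n(\psi_a(X)),\qquad T^rY=M_n(\psi'_a(X)). \tag{1.3}$$
With $X=b_1b_2\dots$, the words $Y$ and $T^rY$ are cut at the same positions into blocks. The $j$-th blocks are equal if $b_j=a$, and they are $M_n(ab_j)$ and $M_n(b_ja)$ otherwise. **A shift by $r$ is a list of swaps of adjacent blocks.**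

The two words $M_n(xy)$, $M_n(yx)$ also share a prefix, which we now isolate. Put $P_0=\varepsilon$, $P_{n+1}=M_n(a_{n+1})P_n$ and $p_n=|P_n|$. Then
$$M_n(X)P_n=P_nN_n(X)\quad\text{for every finite word }X. \tag{1.4}$$
As for (1.1), it suffices to treat letters. The case $n=0$ is trivial. Assume (1.4) for $n$ and let $e=a_{n+1}$. For $x\ne e$,
$$M_{n+1}(x)P_{n+1}=M_n(exe)P_n=P_nN_n(exe),\qquad P_{n+1}N_{n+1}(x)=M_n(e)P_nN_n(xe)=P_nN_n(exe).$$
For $x=e$ both sides equal $P_nN_n(ee)$. Two consequences: for infinite $X$ the word $M_n(X)$ begins with $P_n$ (apply (1.4) to a prefix of $X$ whose image has length at least $p_n$), and by induction $P_n$ is a word over $\{a_1,\dots,a_n\}$.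

To measure a swap, let $K$ be a field, $z\in K$, $u:A\to K$, and $V(X)=\sum_{j<|X|}u_{X_j}z^j$ for finite $X$. Then $V(XY)=V(X)+z^{|X|}V(Y)$.

**Definition (swap element).** With $q_x=q_x^{(n)}=z^{h_x^{(n)}}$ and $Y_x=Y_x^{(n)}=V(N_n(x))$, put
$$k_{xy}^{(n)}=V(N_n(xy))-V(N_n(yx))=(1-q_y)Y_x-(1-q_x)Y_y=-k_{yx}^{(n)}. \tag{1.5}$$

Applying $V$ to (1.4) for $X=xy$ and for $X=yx$ and subtracting,
$$V(M_n(xy))-V(M_n(yx))=z^{p_n}k_{xy}^{(n)}. \tag{1.6}$$

*Two letters.* Let $a_1a_2=01$. Then $P_1=0$, $P_2=010$, $M_2(0)=010$, $M_2(1)=01$, $N_2(0)=010$, $N_2(1)=10$. The words $M_2(01)=01001$ and $M_2(10)=01010$ share the prefix $P_2$. The words $N_2(01)=01010$ and $N_2(10)=10010$ share the suffix $P_2$, and $k_{01}^{(2)}=(1-z)(u_0-u_1)$.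

*Three letters.* Let $a_1a_2a_3=012$. Then $P_3=0102010$, $N_3(0)=0102010$, $N_3(1)=102010$. Both $N_3(01)=010201\,P_3$ and $N_3(10)=102010\,P_3$ end with $P_3$, and $k_{01}^{(3)}=V(010201)-V(102010)$ is a polynomial with six coefficients. For two letters the swap element stayed small; for three letters it grows. Most of the work below deals with this growth.

What the construction is for: suppose a power series $\sum w_iz^i$ with letters from a word generated by such substitutions has an algebraic value. Comparing the word with a suitable shift of itself turns this into a very good approximate linear relation between one polynomial in $z$ of moderate length and a few terms $z^{\xi}k^{(j)}_{xy}$. The Subspace Theorem can then act on that relation.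

## 2. Arnoux–Rauzy words, and transcendence as a non-vanishing statement

Let $d\ge1$ and from now on $A=\{0,1,\dots,d\}$. For an infinite word $w$ let $L(w)$ be its set of finite factors. A factor $v$ is *right special* if $vx\in L(w)$ for at least two letters $x$, and *left special* if $xv\in L(w)$ for at least two letters $x$. *Recurrent* means that every factor occurs infinitely often.

**Definition.** An Arnoux–Rauzy (AR) word on $A$ is a recurrent infinite word over $A$ with exactly $dn+1$ factors of each length $n\ge1$, and with exactly one left special and exactly one right special factor of each length $n\ge0$.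

For $d=1$ these are exactly the Sturmian words. For the Tribonacci word $0102010\,0102010\cdots$, the 3-bonacci word, the factors of length $2$ are $01,10,02,20,00$; there are $5=2\cdot2+1$ of them, and $0$ is the only special letter on either side.

For $|\beta|>1$ let $(w)_\beta=\sum_{i\ge0}w_i\beta^{-i}$, the letters being read as integer digits. The question is from Jihyuk Seo and Wolfgang Steiner, "Transcendence of dendric beta-expansions with pure discrete spectrum", arXiv:2610.00856 (2026): is $(w)_\beta$ transcendental for each AR word $w$ on $A$ and each algebraic $\beta$ with $|\beta|>1$? Recorded as known are: Sturmian words and $k$-bonacci words for all such $\beta$; AR words on $\{0,1,2\}$ for integer bases $b\ge2$; and, for all AR words and all such $\beta$, the dichotomy that $(w)_\beta$ is in $\mathbb Q(\beta)$ or transcendental. We shall not use any of these.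

**Theorem 1.** $(w)_\beta$ is transcendental for all AR words $w$ on $A$ and all algebraic $\beta$ with $|\beta|>1$.

**Theorem 2.** Let $w$ be AR on $A$, $\beta$ algebraic, $|\beta|>1$, and $\Phi_b=\sum_{i:\,w_i=b}\beta^{-i}$ for $b\in A$.

(a) $\Phi_0,\dots,\Phi_d$ are linearly independent over $\overline{\mathbb Q}$; equivalently, so are $1$ and any $d$ of them.

(b) For $f:A\to\overline{\mathbb Q}$, the number $\sum_if(w_i)\beta^{-i}$ is algebraic if and only if $f$ is constant.

(c) For $z\in\overline{\mathbb Q}\subset\mathbb C_p$ with $0<|z|_p<1$ and $f:A\to\overline{\mathbb Q}$, the number $\sum_i f(w_i)z^i\in\mathbb C_p$ is algebraic if and only if $f$ is constant.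

Both follow from one non-vanishing statement.

**Theorem 3 (Core Theorem).** Let $w$ be an AR word on $A$, $K$ a number field, $v_0$ a place of $K$, $z\in K$ with $0<|z|_{v_0}<1$, and $u:A\to K$ non-constant. Then $\sum_{i\ge0}u_{w_i}z^i\ne0$ in $K_{v_0}$.

**Theorem 3 implies Theorem 1.** Suppose $\alpha=(w)_\beta$ is algebraic. Put $z=1/\beta$, $K=\mathbb Q(z,\alpha)\subset\mathbb C$, let $v_0$ be the place given by this inclusion, and $u_b=b-(1-z)\alpha$. Then $u$ is non-constant and $\sum u_{w_i}z^i=\alpha-\frac{(1-z)\alpha}{1-z}=0$, a contradiction.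

**Theorem 3 implies Theorem 2.** For (b) and (c), put $z=1/\beta$ in (b). If $f$ is constant, the value is $f/(1-z)$. If $f$ is non-constant and the value $\alpha$ is algebraic, apply Theorem 3 to $u_b=f(b)-(1-z)\alpha$, to the field generated by $z$, $\alpha$ and the $f(b)$, and to the place induced by its inclusion in $\mathbb C$ or $\mathbb C_p$. For (a), let $\sum_bf(b)\Phi_b=0$ with algebraic $f(b)$. By (b) $f$ is constant, and then $f/(1-z)=0$ gives $f=0$. Since $\sum_b\Phi_b=1/(1-z)$ is a non-zero algebraic number, $\Phi_0,\dots,\Phi_d$ and $1$ together with any $d$ of them have the same span; this is the equivalence.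

**Places.** For a place $v$ of $K$, $|\cdot|_v$ is the usual absolute value raised to the power $[K_v:\mathbb Q_v]/[K:\mathbb Q]\le1$. The triangle inequality survives, and the product formula reads $\prod_v|x|_v=1$ for $x\ne0$. The height is $H(x)=\prod_v\max_i|x_i|_v$. For a finite set $S$ of places containing the archimedean ones, $\mathcal O_S$ is the set of $x\in K$ with $|x|_v\le1$ for all $v\notin S$.

**Subspace Theorem** (Schmidt, Schlickewei; Bombieri–Gubler, *Heights in Diophantine Geometry*, Thm 7.2.2). Let $m\ge1$, let $S$ be a finite set of places and, for $v\in S$, let $L_{v,0},\dots,L_{v,m}$ be linearly independent linear forms over $K$ in $m+1$ variables. For $\varepsilon>0$ the points $x\in\mathbb P^m(K)$ with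
$$\prod_{v\in S}\prod_{i}\frac{|L_{v,i}(x)|_v}{\max_j|x_j|_v}<H(x)^{-m-1-\varepsilon}$$
lie in finitely many proper linear subspaces.

If $S$ contains the archimedean places and $x$ has coordinates in $\mathcal O_S$, then $H(x)\le\prod_{v\in S}\max_j|x_j|_v$, so it suffices that $\prod_{v\in S}\prod_i|L_{v,i}(x)|_v<H(x)^{-\varepsilon}$. As an illustration with $m=1$, let $x_0,x_1$ be $S$-units, let $L_{v_0,0}=x_0-x_1$ for one $v_0\in S$, and let all other forms be coordinates. The double product is $|x_0-x_1|_{v_0}/|x_0|_{v_0}$. If it is less than $H(x)^{-\varepsilon}$, then $x_0/x_1$ takes one of finitely many values.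

From now on $w,K,v_0,z,u$ are as in Theorem 3, and $V$, $k^{(n)}_{xy}$ are formed with these $z,u$.

## 3. Every Arnoux–Rauzy word desubstitutes

**Lemma 4.** (i) There is a letter $a=a_1$ such that in $w$ every $b\ne a$ is followed by $a$ and, if not initial, preceded by $a$; $w=s\,\psi_a(w_1)$ with $s$ empty or a letter $\ne a$; and $w_1$ is AR on $A$.

(ii) Iterating gives letters $a_1,a_2,\dots$ and AR words $w_n$ (with $w_0=w$). For $n\le n'$, $w_n=S\,M_{n,n'}(w_{n'})$ where $S$ is a (possibly empty) suffix of $M_{n,n'}(x)$ for some letter $x$.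

(iii) Every letter of $A$ occurs infinitely often in $\Delta=a_1a_2\cdots$.

**Proof of (i), step 1: finding $a$.** By recurrence every factor has a left and a right extension and occurs non-initially. The number of factors grows by $d$ when the length grows by $1$, so the unique left (right) special factor of each length has exactly $d+1$ left (right) extensions. Let $a$, $a'$ be the left and the right special letter. Then all $xa$ and all $a'x$, $x\in A$, are factors. If $b\ne a$, its only left extension is therefore $a'$. If $a\ne a'$, then $a'$ itself is preceded only by $a'$; as $a'$ occurs at arbitrarily large positions, $w=a'a'a'\cdots$, which is impossible. So $a=a'$, and each $b\neq a$ has only the left extension $a$. Moreover $b$ is not right special and $ba$ is a factor, so its only right extension is $a$. Remove an initial letter $s\ne a$ if there is one. The rest factors uniquely into blocks $a$ and $ab$, i.e. $w=s\psi_a(w_1)$.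

**Step 2: transporting factors.** In $\psi_a(w_1)$ every $a$ starts a block, and every block contains exactly one $a$. So occurrences of $v$ in $w_1$ correspond bijectively to occurrences of $\psi_a(v)a$ in $\psi_a(w_1)$. Every factor of $w$ occurs infinitely often in $w$, hence in $\psi_a(w_1)$; so $w_1$ is recurrent and
$$v\in L(w_1)\iff\psi_a(v)a\in L(w). \tag{3.1}$$
For all $x\in A$ we also have
$$xv\in L(w_1)\iff x\psi_a(v)a\in L(w),\qquad vx\in L(w_1)\iff\psi_a(v)ax\in L(w). \tag{3.2}$$
For $x=a$ this is (3.1) applied to $av$, $va$. For $x\ne a$ it is (3.1) for $xv$, $vx$, since a non-initial $x$ is always preceded by $a$, and $x$ is always followed by $a$. So $v$ and $\psi_a(v)a$ have the same left and the same right extensions. With $v=\varepsilon$: all letters of $A$ occur in $w_1$.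

**Step 3: at most one special factor of each length in $w_1$.** Prefixes of left special factors are left special, so of two left special factors of $w$ the shorter is a prefix of the longer. If $v,v'$ are left special in $w_1$ and $|v|=|v'|$, then one of $\psi_a(v)a,\psi_a(v')a$ is a prefix of the other. Parsing into blocks, one of $v,v'$ is a prefix of the other, so $v=v'$. Likewise suffixes of right special factors are right special. If $v,v'$ are right special in $w_1$ and $|v|=|v'|$, then, say, $\psi_a(v)a$ is a suffix of $\psi_a(v')a$. It begins with $a$, hence at a block boundary, so $v$ is a suffix of $v'$ and $v=v'$.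

**Step 4: at least one.** A left special factor $f\ne\varepsilon$ of $w$ starts with $a$. Its longest prefix ending in $a$ has length at least $|f|-1$ and has the form $\psi_a(v)a$ with $|v|\ge(|f|-2)/2$. It is left special, so $v$ and all its prefixes are left special in $w_1$. A right special factor $f\ne\varepsilon$ of $w$ ends with $a$. Its longest suffix beginning with $a$ has length at least $|f|-1$ and the form $\psi_a(v)a$, so $v$ and its suffixes are right special in $w_1$. Since $|f|$ is arbitrary, all lengths occur.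

**Step 5: counting.** By (3.2) each right special factor of $w_1$ has $d+1$ right extensions, and there is exactly one for each length. So $w_1$ has $dn+1$ factors of length $n$ and is AR.

**Proof of (ii).** The aim is to see that the left-over prefixes never exceed one block. We use induction on $n'$, adding to the claim: *either $S=\varepsilon$, or $xf\in L(w_{n'})$ for every prefix $f$ of $w_{n'}$.* For $n'=n$ take $S=\varepsilon$. For the step let $a=a_{n'+1}$ and $w_{n'}=s\psi_a(w_{n'+1})$.

If $s=b$ is a letter, the new prefix is $SM_{n,n'}(b)$. Either $S=\varepsilon$, or $xb\in L(w_{n'})$ and hence $x=a$. In both cases $SM_{n,n'}(b)$ is a suffix of $M_{n,n'}(ab)=M_{n,n'+1}(b)$. For a prefix $f$ of $w_{n'+1}$, $b\psi_a(f)a$ is a prefix of $w_{n'}$. It also occurs non-initially, so $ab\psi_a(f)a=\psi_a(bf)a\in L(w_{n'})$ and $bf\in L(w_{n'+1})$ by (3.1).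

If $s=\varepsilon$, then $S$ is unchanged, and $M_{n,n'}(x)$ is a suffix of $M_{n,n'}(\psi_a(x))=M_{n,n'+1}(x)$. If $S\ne\varepsilon$ and $f$ is a prefix of $w_{n'+1}$, then $\psi_a(f)a$ is a prefix of $w_{n'}$, so $x\psi_a(f)a\in L(w_{n'})$ and $xf\in L(w_{n'+1})$ by (3.2).

**Proof of (iii).** Suppose $b\notin\{a_k:k>n\}$. By induction on $n'$, $M_{n,n'}(x)$ is $b$-free for $x\ne b$, and $M_{n,n'}(b)=Rb$ with $R$ $b$-free and $|R|\ge n'-n$, because $M_{n,n'+1}(b)=M_{n,n'}(a_{n'+1})M_{n,n'}(b)$. Let $b$ occur in $w_n$ at positions $i_1<i_2$ and take $n'-n>i_2$. In $w_n=SM_{n,n'}(w_{n'})$ the prefix $S$ contains at most one $b$, so the occurrence at $i_2$ lies outside $S$ and ends a full block $Rb$. Hence $i_2\ge|R|\ge n'-n>i_2$, a contradiction. $\square$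

From now on $a_1,a_2,\dots$ is the sequence $\Delta$ of Lemma 4, and Section 1 is applied to it.

## 4. Block lengths

The aim is to express all block lengths through the single sequence $p_n$. From the definitions, $p_{n+1}=p_n+h^{(n)}_{a_{n+1}}$; also $h^{(n+1)}_b=h^{(n)}_b+h^{(n)}_{a_{n+1}}$ for $b\ne a_{n+1}$, while $h_{a_{n+1}}$ does not change. Let $n_0$ be such that all letters occur in $a_1\cdots a_{n_0}$. For $n\ge n_0$ let $m_b(n)$ be the last index $\mu\le n$ with $a_\mu=b$. For $n\ge n_0$ the following hold.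

* **(F1)** $h_b^{(n)}=p_n-p_{m_b(n)-1}\le p_n$. At $n=\mu:=m_b$ we have $h_b^{(\mu)}=h_b^{(\mu-1)}=p_\mu-p_{\mu-1}$; afterwards both sides get the same increments. Hence $p_{n+1}\le2p_n$, the $h_b^{(n)}$ are pairwise distinct, and $h^{(n)}_{a_n}$ is the smallest.
* **(F2)** $\sum_bh_b^{(n)}=dp_n+d+1$. This is true at $n=0$, and each step adds $d\,h^{(n)}_{a_{n+1}}$ to both sides. With (F1), for $x\ne y$, $h_x^{(n)}+h_y^{(n)}\ge dp_n+d+1-(d-1)p_n=p_n+d+1$.
* **(F3)** If $a_{n+1}\ne a_n$, then $h_{a_{n+1}}^{(n)}>h_{a_n}^{(n)}$, so by (F2) $h^{(n)}_{a_{n+1}}\ge p_n/2$ and $p_{n+1}\ge\frac32p_n$.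
* **(F4)** $\min_bh_b^{(n)}\to\infty$, since $h_b$ grows whenever $a_{n+1}\ne b$. The quantity $\gamma(n):=\min_bp_{m_b(n)-1}$ is nondecreasing, tends to $\infty$, and $\gamma(n)\le p_n$.

For $x\ne y$ and $n\ge n_0$ put
$$g_{xy}^{(n)}=h_x^{(n)}+h_y^{(n)}-p_n,\qquad 0<g_{xy}^{(n)}\le p_n. \tag{4.1}$$

*Example.* For $\Delta=012012\cdots$, (F1) and (F2) give $3p_n-(p_{n-1}+p_{n-2}+p_{n-3})=2p_n+3$ for $n\ge3$, that is $p_n=p_{n-1}+p_{n-2}+p_{n-3}+3$. So $p_0,\dots,p_4=0,1,3,7,14$. The three values of $g^{(n)}$ are $p_{n-1}+3$ for the pair $\{a_{n-1},a_{n-2}\}$, $p_{n-2}+3$ for $\{a_n,a_{n-2}\}$, and $p_{n-3}+3$ for $\{a_n,a_{n-1}\}$. For $n=3$ and the pair $\{0,1\}$ this gives $6$, as seen in Section 1.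

We also need the words $P$ for the shifted sequence $a_{n+1},a_{n+2},\dots$. Let $R_{n,n}=\varepsilon$ and $R_{n,n'+1}=M_{n,n'}(a_{n'+1})R_{n,n'}$. By Section 1 applied to that sequence, $R_{n,n'}$ is a word over $\{a_{n+1},\dots,a_{n'}\}$, and $M_{n,n'}(X)$ begins with $R_{n,n'}$ for infinite $X$. Moreover $P_{n'}=M_n(R_{n,n'})P_n$: this is clear for $n'=n$, and $P_{n'+1}=M_n\bigl(M_{n,n'}(a_{n'+1})\bigr)M_n(R_{n,n'})P_n=M_n(R_{n,n'+1})P_n$. Hence
$$|M_n(R_{n,n'})|=p_{n'}-p_n. \tag{4.2}$$

## 5. How swap elements evolve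

**Swap elements are short polynomials.** For $n\ge n_0$ and $x\ne y$, $|N_n(xy)|=h_x+h_y\ge p_n$. By (1.4) both $N_n(xy)$ and $N_n(yx)$ end with $P_n$, so
$$k_{xy}^{(n)}=\sum_{j<g_{xy}^{(n)}}c_jz^j,\qquad c_j\in\{u_b-u_c:\ b,c\in A\}. \tag{5.1}$$

**Recurrence.** Let $e=a_{n+1}$ and $x\neq y$. If $e=x$, then $N_{n+1}(xy)=N_n(xyx)$ and $N_{n+1}(yx)=N_n(yxx)$. Cancelling the common suffix, and using antisymmetry for $e=y$,
$$k_{xy}^{(n+1)}=k_{xy}^{(n)}\quad\text{if }e\in\{x,y\}. \tag{5.2}$$
If $e\notin\{x,y\}$, we compare $N_n(xeye)$ with $N_n(yexe)$. Cancel the last $N_n(e)$ and go $xey\to xye\to yxe\to yex$. The three changes of value are $q_xk_{ey}$, $k_{xy}$ and $q_yk_{xe}$, so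
$$k_{xy}^{(n+1)}=k_{xy}^{(n)}+q_y^{(n)}k_{xe}^{(n)}+q_x^{(n)}k_{ey}^{(n)}\quad\text{if }e\notin\{x,y\}. \tag{5.3}$$

**Equality classes.** The aim is to control which swap elements vanish. As $0<|z|_{v_0}<1$, $z$ is not $0$ and not a root of unity, so $1-q_x\ne0$. Write $x\approx_ny$ if $x=y$ or $k_{xy}^{(n)}=0$. By (1.5) this means $Y_x/(1-q_x)=Y_y/(1-q_y)$, so $\approx_n$ is an equivalence relation. Let $[x]_n$ be the class of $x$. The following holds:
$$n\ge n_0,\ x\ne y,\ e=a_{n+1}\notin\{x,y\},\ k_{xy}^{(n)}=k_{xy}^{(n+1)}=0\ \Longrightarrow\ k_{ye}^{(n)}=0. \tag{5.4}$$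
Indeed, let $\rho_0=Y_x/(1-q_x)=Y_y/(1-q_y)$ and $\sigma=(1-q_e)\rho_0-Y_e$. Then $k_{xe}=(1-q_x)\sigma$ and $k_{ye}=(1-q_y)\sigma$, and (5.3) gives
$$0=k_{xy}^{(n+1)}=q_y(1-q_x)\sigma-q_x(1-q_y)\sigma=\sigma(q_y-q_x).$$
By (F1) $h_x\ne h_y$, so $q_x\ne q_y$ and $\sigma=0$.

**Limits.** Let $\Omega=\{v:|z|_v<1\}\ni v_0$, a finite set. For $v\in\Omega$ and infinite $X$ let $V_v(X)\in K_v$ be the sum of $\sum_ju_{X_j}z^j$. Since $N_{n+1}(x)$ is $N_n(x)$ or $N_n(x)N_n(a_{n+1})$, the words $N_n(x)$ converge to an infinite word $N_\infty(x)$. As $q_x,q_y\to0$ at $v\in\Omega$, (1.5) gives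
$$k_{xy}^{(n)}\to k_{xy}^{\infty,v}:=V_v(N_\infty(x))-V_v(N_\infty(y)).$$
The words $N_n(xy)$ and $N_\infty(x)$ agree on the first $h_x^{(n)}$ letters, and $N_n(yx)$ and $N_\infty(y)$ on the first $h_y^{(n)}$. So, with a constant $A'_v$ independent of $n$,
$$k_{xy}^{\infty,v}=0\ \Longrightarrow\ |k_{xy}^{(n)}|_v\le A'_v|z|_v^{\min(h_x^{(n)},h_y^{(n)})}. \tag{5.5}$$

**Lemma 5.** It is impossible that $k^{(n)}_{a_na_{n+1}}=0$ for all large $n$ with $a_n\ne a_{n+1}$.

**Proof.** Suppose so. Then $a_{n+1}\in[a_n]_n$ for all large $n$. With $e=a_{n+1}$, (5.2) gives $k_{xe}^{(n+1)}=k_{xe}^{(n)}$ for all $x$, so $[a_{n+1}]_{n+1}=[a_{n+1}]_n=[a_n]_n$. Thus $[a_n]_n$ is eventually a constant set $\Gamma$ that contains all $a_n$ with $n$ large. By Lemma 4(iii) $\Gamma=A$, so all $k_{xy}^{(n)}$ vanish for some $n$. We descend: if all $k^{(n+1)}_{xy}$ vanish, then by (5.2) $k^{(n)}_{xy}=0$ for pairs containing $a_{n+1}$, and then by (5.3) for all pairs. So all $k_{xy}^{(0)}=(1-z)(u_x-u_y)$ vanish, and $u$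 is constant, a contradiction. $\square$

## 6. Size estimates and the shifted word

Let $S$ be a finite set of places containing the archimedean ones, all $v$ with $|z|_v\ne1$, and all $v$ with some $|u_b|_v>1$. (There will be no confusion with the prefixes $S$ of Lemma 4.) Then $z$ is an $S$-unit and $u_b\in\mathcal O_S$. Put
$$\Theta=\prod_v\max(1,|z|_v),\qquad\text{so}\quad\prod_{v\in\Omega}|z|_v=\Theta^{-1}$$
by the product formula; $\Theta>1$ because $v_0\in\Omega$. Write $|z|_{v_0}=\Theta^{-\rho}$; then $0<\rho\le1$, as all factors $|z|_v$, $v\in\Omega$, are less than $1$.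

*Examples.* For $K=\mathbb Q$, $z=\frac12$: $\Omega=\{\infty\}$, $\Theta=2$, $\rho=1$. For $K=\mathbb Q(2^{1/D})$, $z=2^{-1/D}$ and $v_0$ the real place with $2^{1/D}>0$: all conjugates of $z$ have modulus $2^{-1/D}$, so $\Omega$ is the set of archimedean places and $\Theta=2^{1/D}$. Further $|z|_{v_0}=2^{-1/D^2}$, so $\rho=1/D$. Hence $\rho$ can be arbitrarily small.

**Polynomials.** Let $\mathcal C=\{\pm u_b\}\cup\{u_b-u_c\}$. For $f=\sum_{j<g}c_jz^j$ with $c_j\in\mathcal C$ and $g\ge1$,
$$|f|_v\le A_v\ (v\in\Omega),\qquad|f|_v\le A_v\,g^{\kappa_v}\max(1,|z|_v)^g\ (v\in S\setminus\Omega),\qquad\sum_v\kappa_v\le1, \tag{6.1}$$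
where $A_v=\max(1,\max_{c\in\mathcal C}|c|_v)/(1-|z|_v)$ for $v\in\Omega$, $A_v=\max(1,\max_{c\in\mathcal C}|c|_v)$ for $v\in S\setminus\Omega$, $\kappa_v=[K_v:\mathbb Q_v]/[K:\mathbb Q]$ for archimedean $v\notin\Omega$, and $\kappa_v=0$ otherwise. The first bound is a geometric series. The second is the ultrametric inequality, or at archimedean $v$ the bound of a sum of $g$ terms in the usual absolute value, raised to the power $\kappa_v$. The $\kappa_v$ of all archimedean places sum to $1$.

Also $f\in\mathcal O_S$, so $f\ne0$ implies $\prod_{v\in S}|f|_v\ge1$. If $f\ne0$ and $|f|_v\le A'_v|z|_v^{\lambda}$ for all $v\in\Omega$, multiplying these bounds with (6.1) for $v\in S\setminus\Omega$ gives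
$$1\le A'\,g\,\Theta^{\,g-\lambda}, \tag{6.2}$$
with $A'$ depending only on the $A_v,A'_v$.

**The word against its shift.** For $t,r\ge0$, $t+r\ge1$, let
$$\mathcal L(t,r)=z^rV(w[0,t))-V(w[0,t+r)).$$
Its coefficients are $-u_{w_j}$ for $j<r$ and $u_{w_{j-r}}-u_{w_j}$ for $r\le j<t+r$. So it is a polynomial expression in $z$ with coefficients in $\mathcal C$ and length $t+r$. Since $z^sV_v(T^sw)=V_v(w)-V(w[0,s))$,
$$z^{t+r}\bigl(V_v(T^{t+r}w)-V_v(T^tw)\bigr)=(1-z^r)V_v(w)+\mathcal L(t,r)\qquad(v\in\Omega). \tag{6.3}$$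

**Alignment.** Let $i\ge n_0$, $a=a_{i+1}$, $r=h_a^{(i)}$, and suppose $T^tw=M_{i+1}(w')$ with $w'=b_1b_2\cdots$. Put $\mathrm{pos}_j=|M_{i+1}(b_1\cdots b_{j-1})|$. By (1.3), $T^tw=M_i(\psi_a(w'))$ and $T^{t+r}w=M_i(\psi'_a(w'))$, and the $j$-th blocks of both start at $\mathrm{pos}_j$. They are equal for $b_j=a$; for $b_j\ne a$ they are $M_i(ab_j)$ and $M_i(b_ja)$. By (1.6),
$$V_v(T^{t+r}w)-V_v(T^tw)=\sum_{j:\,b_j\ne a}z^{\mathrm{pos}_j+p_i}\,k_{b_ja}^{(i)}\qquad(v\in\Omega). \tag{6.4}$$
By (5.1) and (6.1), $|k^{(i)}_{b_ja}|_v\le A_v$. As $\mathrm{pos}_{j+1}\ge\mathrm{pos}_j+1$, for every $f\ge0$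
$$\text{the part of (6.4) with }j>f\text{ is at most }\ \frac{A_v}{1-|z|_v}\,|z|_v^{\mathrm{pos}_{f+1}+p_i}\ \text{ in absolute value.} \tag{6.5}$$

The first use of these identities shows that the series cannot vanish at all places of $\Omega$ at once.

**Lemma 6.** It is impossible that $V_v(w)=0$ for all $v\in\Omega$.

**Proof.** Suppose it holds. Let $i$ be large with $a=a_{i+1}\ne e=a_{i+2}$. By Lemma 4(ii) and (F1), $w=SM_{i+1}(w_{i+1})$ with $|S|\le p_{i+1}\le2p_i$. Write $w_{i+1}=b_1b_2\cdots$. By Lemma 4(i) every letter $\ne e$ of $w_{i+1}$ is followed by $e$, so $b_f=e$ for some $f\in\{1,2\}$. For $j\in\{f-1,f\}$ let $t_j=|S|+|M_{i+1}(b_1\cdots b_j)|\le6p_i$, $r=h_a^{(i)}\le p_i$ and $D_j=V_v(T^{t_j+r}w)-V_v(T^{t_j}w)$. By (6.4), (6.5) with no initial terms, $|D_j|_v\le A'_v|z|_v^{p_i}$ for $v\in\Omega$. By (6.3), $\mathcal L(t_j,r)=z^{t_j+r}D_j$ at every $v\in\Omega$. If $\mathcal L(t_j,r)\ne0$, then (6.2) with $g=t_j+r$ and $\lambda=t_j+r+p_i$ gives $1\le A'\cdot7p_i\,\Theta^{-p_i}$,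 which is false for large $i$. So $D_{f-1}=D_f=0$. Splitting off the first block $b_f=e\ne a$ in (6.4) gives $D_{f-1}=z^{p_i}k_{ea}^{(i)}+z^{t_f-t_{f-1}}D_f$, hence $k_{ea}^{(i)}=0$. By (5.2) $k^{(i+1)}_{a_{i+1}a_{i+2}}=k_{ae}^{(i)}=0$. This holds for all large $i$ with $a_{i+1}\ne a_{i+2}$, contradicting Lemma 5. $\square$

## 7. Two letters, and the length budget for three

**The case $d=1$.** Here every $a_{n+1}$ lies in the only pair, so by (5.2) $k_{01}^{(n)}=k_{01}^{(0)}=(1-z)(u_0-u_1)\neq0$ for all $n$. Suppose $V_{v_0}(w)=0$. Fix $C\ge\max(6,12/\rho)$. For large $i$ write $w=SM_{i+1}(w_{i+1})$ and put $t=|S|\le2p_i$, $w'=w_{i+1}=b_1b_2\cdots$, $a=a_{i+1}$, $r=h_a^{(i)}\le p_i$, $N_0=Cp_i$. Let $f$ be minimal with $\mathrm{pos}_{f+1}\ge N_0$; then $\mathrm{pos}_{f+1}\le N_0+2p_i\le2N_0$. By (6.3)–(6.5), in $K_{v_0}$,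
$$\Bigl|\mathcal L(t,r)-\sum_{j\le f,\ b_j\ne a}z^{\xi_j}k\Bigr|_{v_0}\le A'|z|_{v_0}^{N_0},\qquad \xi_j=t+r+p_i+\mathrm{pos}_j,$$
where $k=k_{ba}$ and $b$ is the other letter. Blocks with $b_j\ne a$ have length $h_a^{(i)}+h_b^{(i)}\ge p_i$, so there are at most $2C$ terms. Keep infinitely many $i$ with the same $a$ and the same number $m$ of terms. Call $X_0=\mathcal L(t,r)$ and $X_1,\dots,X_m$ the terms, in order, with exponents $\xi_1<\dots<\xi_m$. Take coordinates as linear forms everywhere, except the form $X_0-X_1-\dots-X_m$ in place of $X_0$ at $v_0$. As $\prod_{v\in S}|z|_v=1$, each $\tau\ge1$ contributes only the constant $\prod_{v\in S}|k|_v$, and by (6.1) the double product is at most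
$$A''N_0\,\Theta^{-\rho N_0+t+r}\le A''N_0\,\Theta^{-\frac34\rho N_0},\qquad\text{since }t+r\le3p_i=3N_0/C\le\rho N_0/4.$$
Since $p_i+\mathrm{pos}_j\le\mathrm{pos}_{j+1}\le2N_0$ and $t+r\le N_0/2$, all exponents are at most $3N_0$. So, if $m\ge1$, (6.1) gives $H(X)\le A''N_0\Theta^{3N_0}$ with a larger $A''$, and the double product is less than $H(X)^{-\rho/12}$ for large $i$. The Subspace Theorem gives a fixed non-trivial relation $\sum_{\tau\ge0}B_\tau X_\tau=0$ for infinitely many $i$. (If $m=0$, the bound itself forces $X_0=0$ for large $i$, as $X_0\in\mathcal O_S$; take $B_0=1$.) If $B_0=0$, divide by $z^{\xi_\tau}$ with $\tau$ minimal such that $B_\tau\ne0$. The gaps between the exponents are at least $p_i\to\infty$, so $B_\tau k=0$, a contradiction. If $B_0\ne0$, then for each $v\in\Omega$ all $X_\tau$ with $\tau\ge1$ tend to $0$, while $\mathcal L(t,r)\to-V_v(w)$ because $r\to\infty$. So $V_v(w)=0$ for all $v\in\Omega$, contrary to Lemma 6.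

**Where this stops for $d\ge2$.** The swap elements are now polynomials of length $g_\tau$. By (6.1) the coordinate $X_\tau=z^{\xi_\tau}k$ contributes a factor of size $g_\tau\Theta^{g_\tau}$ to the estimate, so the exponent of $\Theta$ becomes
$$-\rho N_0+(t+r)+\sum_\tau g_\tau .$$
The term $t+r$ is made small by a large $C$. The sum is not. Take $\Delta=012012\cdots$. As $a_{i+2}\ne a_{i+1}=a$, of two consecutive letters of $w_{i+1}$ at least one is not $a$. The $f$ blocks have length at most $2p_i$ and cover $N_0$, so $f\ge N_0/(2p_i)$, and there are at least $\frac{N_0}{4p_i}-\frac12$ swaps. Here $a=a_{i-2}$, so by the example in Section 4 each $g_\tau$ is $p_{i-1}+3$ or $p_{i-2}+3$, hence at least $p_i/4$. Thus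
$$\sum_\tau g_\tau\ \ge\ \frac{N_0}{16}-\frac{p_i}{8}\ \ge\ \frac{N_0}{24}\qquad(C\ge6),$$
whatever $C$ is. The estimate gives nothing once $\rho\le\frac1{24}$, and $\rho=1/D$ for $\beta=2^{1/D}$.

**The way past it.** A swap element at level $i$ is not a general polynomial of length $g$. Unfolded to an earlier level, it is a sum of shorter swap elements separated by *gaps*. If both letters of the pair occur often in $\Delta$, each gap is a fixed proportion of the length, so a bounded number of unfoldings makes the total length at most $\varepsilon p_i$, at the price of a bounded number of new coordinates. Two problems remain. Letters need not occur with bounded gaps in $\Delta$, so we restrict to a subset $E$ of letters for which they do, and choose $t$ so that only letters of $E$ are seen. And in the case $B_0=0$ the leading swap elements must not tend to $0$ at every place of $\Omega$. We begin with these two.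

## 8. A minimal letter set and non-degenerate limits

Let $E\subset A$ be nonempty **of minimal cardinality** such that $\Delta$ has arbitrarily long factors over $E$; such sets exist since $A$ qualifies. For every $\ell$ there are then infinitely many $n$ with $a_{n+1},\dots,a_{n+\ell}\in E$: a factor over $E$ of length $\ell+N+1$ contains factors of length $\ell$ at $N+2$ consecutive places, one of them beyond index $N$.

*Examples.* For $\Delta=012012\cdots$, $E=A$. If $\Delta=0^{1}120^{2}120^{3}12\cdots$, then $E=\{0\}$.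

Let $|E|\ge2$. By minimality neither a proper nonempty subset of $E$ nor a singleton of $A$ carries arbitrarily long factors. So there is an integer $G\ge2$ such that

* any $G$ consecutive letters of $\Delta$ lying in $E$ contain every letter of $E$;
* no letter of $A$ occurs $G$ times consecutively in $\Delta$.

If $s\ge n_0$ and $a_{s+1},\dots,a_{s+G}\in E$, two adjacent ones among these letters differ, and (F3) gives
$$p_{s+G}\ge\tfrac32p_s. \tag{8.1}$$

**Lemma 7.** Let $|E|\ge2$. For $x\ne y$ in $E$ there is $v\in\Omega$ with $k_{xy}^{\infty,v}\ne0$.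

**Step 1: limits that vanish everywhere force exact zeros.** Write $x\sim y$ if $k_{xy}^{\infty,v}=0$ for all $v\in\Omega$. This means equality of the values $V_v(N_\infty(\cdot))$, so it is an equivalence relation on $A$. Let $n\ge n_0$, $x\sim y$, $x\ne y$, $k_{xy}^{(n)}\ne0$. By (5.1), (5.5) and (6.2), $1\le A'p_n\,\Theta^{g-\min(h_x,h_y)}$, where by (F1)
$$g-\min(h_x,h_y)=\max(h_x,h_y)-p_n=-p_{\mu-1},\qquad\mu=\min(m_x(n),m_y(n)).$$
So with $c_0=2/\log\Theta$, for all large $n$,
$$x\sim y,\ x\ne y,\ p_{\mu-1}\ge c_0\log p_n\ \Longrightarrow\ k_{xy}^{(n)}=0. \tag{8.2}$$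

**Step 2: there is more than one class.** Otherwise, for large $n$ with $a_n\ne a_{n+1}$, apply (8.2) at level $n+1$ to the pair $a_n,a_{n+1}$. Here $\mu=n$ and $p_{n-1}\ge p_{n+1}/4\ge c_0\log p_{n+1}$. By (5.2), $k^{(n)}_{a_na_{n+1}}=k^{(n+1)}_{a_na_{n+1}}=0$, contradicting Lemma 5.

**Step 3: a class meets $E$ in at most one letter.** Suppose a class $C$ contains two distinct letters of $E$. We first find arbitrarily large $n$ with $e=a_{n+1}\notin C$ and two distinct letters $x',y'\in C$ among $a_{n-G+1},\dots,a_n$.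

If $E\not\subset C$, take a factor of length $2G$ over $E$ far out in $\Delta$. Its second half contains every letter of $E$; let $a_{n+1}$ be an occurrence there of a letter of $E\setminus C$. The $G$ letters before it lie in the factor, so they contain every letter of $E$, in particular two letters of $E\cap C$.

If $E\subset C$, start from a factor of length at least $G$ over $E$ far out, and let $a_{n+1}$ be the first later letter outside $C$. It exists by Lemma 4(iii), as $C\ne A$. The $G$ letters before it lie in $C$ and are not all equal.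

For such $n$ the letters $x',y'$ differ from $e$, so at both levels $n$ and $n+1$ we have $p_{\mu-1}\ge p_{n-G}\ge2^{-G-1}p_{n+1}$. By (8.2), $k_{x'y'}^{(n)}=k_{x'y'}^{(n+1)}=0$ for $n$ large, and by (5.4) $k_{y'e}^{(n)}=0$. But $e\not\sim y'$, so $k_{y'e}^{(n)}$ has a non-zero limit at some $v\in\Omega$ and is non-zero for all large $n$; as there are finitely many pairs, "large" can be chosen uniformly. This is a contradiction. $\square$

## 9. Unfolding a swap element: intervals and gaps

**One step.** The aim is to write $k_{xy}^{(i)}$ through swap elements at the last earlier level at which the pair was touched. Let $x\ne y$, and let $i'+1\le i$ be the last index $\le i$ with $a_{i'+1}\in\{x,y\}$, where $i'\ge n_0$. Let $a=a_{i'+1}$ and let $b$ be the other letter of the pair. Put $\theta_0=\psi'_{a_{i'+2}}\cdots\psi'_{a_i}$, so that $N_{i',i}=\psi'_a\theta_0$. Since $a,b\notin\{a_{i'+2},\dots,a_i\}$,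
$$\theta_0(a)=aQ,\qquad\theta_0(b)=bQ$$
with the same word $Q$ over $\{a_{i'+2},\dots,a_i\}$: passing from $\theta_0$ to $\theta_0\psi'_c$ with $c\ne a,b$ replaces $Q$ by $Q\theta_0(c)$. Let $W=a\psi_a'(Q)=\omega_1\cdots\omega_l$ with letters $\omega_\mu$. Then $N_{i',i}(a)=\psi'_a(aQ)=W$ and $N_{i',i}(b)=\psi'_a(bQ)=bW$, so
$$N_i(ab)=N_{i'}(WbW),\qquad N_i(ba)=N_{i'}(bWW).$$
Cancelling the common suffix and moving $b$ through $W$ letter by letter,
$$k_{ab}^{(i)}=V(N_{i'}(Wb))-V(N_{i'}(bW))=\sum_{\mu=1}^lz^{\ell_{\mu-1}}\,k^{(i')}_{\omega_\mu b},\qquad\ell_\mu=|N_{i'}(\omega_1\cdots\omega_\mu)|. \tag{9.1}$$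
All $\omega_\mu$ differ from $b$ and lie in $\{a\}\cup\{a_{i'+2},\dots,a_i\}$, and $\ell_l=h_a^{(i)}$.

**The gaps.** Let $\delta=p_i-h_b^{(i)}=p_{m_b(i)-1}$. As $m_b(i)=m_b(i')$, also $\delta=p_{i'}-h_b^{(i')}$, hence $g^{(i')}_{\omega_\mu b}=h^{(i')}_{\omega_\mu}-\delta$. Attach to the $\mu$-th term of (9.1) the interval
$$[\ell_{\mu-1},\ \ell_{\mu-1}+g^{(i')}_{\omega_\mu b})=[\ell_{\mu-1},\ \ell_\mu-\delta).$$
Since $g_{ab}^{(i)}=h_a^{(i)}+h_b^{(i)}-p_i=\ell_l-\delta$, these intervals lie in $[0,g_{ab}^{(i)})$, the first starts at $0$, consecutive ones are separated by gaps $\delta\ge\gamma(i')$, and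
$$\sum_\mu g^{(i')}_{\omega_\mu b}=g_{ab}^{(i)}-(l-1)\delta. \tag{9.2}$$
Moreover $l=1$ if and only if $Q=\varepsilon$, that is $i'=i-1$. In that case the only term is $k_{ab}^{(i-1)}$, the same pair with the same $g$.

*Example.* Let $\Delta$ begin with $0120$ and take the pair $\{1,2\}$ at $i=4$. The last index with a letter of the pair is $3$, so $i'=2$, $a=2$, $b=1$, $\theta_0=\psi'_0$, $Q=0$, $W=2\,\psi_2'(0)=202$. With $N_2(2)=2010$ and $N_2(0)=010$,
$$k_{21}^{(4)}=k_{21}^{(2)}+z^4k_{01}^{(2)}+z^7k_{21}^{(2)}.$$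
Directly, $k_{21}^{(2)}=V(201)-V(102)$ and $k_{01}^{(2)}=V(01)-V(10)$, so the intervals are $[0,3)$, $[4,6)$, $[7,10)$. Here $\delta=p_1=1$, $g_{21}^{(4)}=11+13-14=10$, and the lengths add up to $8=10-2\cdot1$. (Here $i'<n_0=3$; the numbers have been checked directly.)

**Lemma 8.** Let $|E|\ge2$. For each $\varepsilon>0$ there are $K_1,T_0$ such that for all large $i$ with $a_{i-K_1+1},\dots,a_i\in E$ and all $x\ne y$ in $E$,
$$k_{xy}^{(i)}=\sum_{\tau=1}^\nu z^{e_\tau}k_{x_\tau y_\tau}^{(j_\tau)},\qquad1\le\nu\le T_0,\quad i-K_1\le j_\tau\le i,\quad x_\tau\ne y_\tau\in E,$$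
where, with $g_\tau=g^{(j_\tau)}_{x_\tau y_\tau}$: $e_\tau\ge0$, $e_{\tau+1}\ge e_\tau+g_\tau+\gamma(i-K_1)$, $e_\nu+g_\nu\le g_{xy}^{(i)}$, and $\sum_\tau g_\tau\le\varepsilon p_i$.

**Proof for $|E|=2$.** Then $E=\{x,y\}$, and every step from $i$ down to $i-K_1$ has $l=1$. So $k_{xy}^{(i)}=k_{xy}^{(i-K_1)}$ and $g_{xy}^{(i)}=g_{xy}^{(i-K_1)}\le p_{i-K_1}$. By (8.1) $p_{i-K_1}\le\varepsilon p_i$ if $K_1$ is a large enough multiple of $G$. Take $\nu=T_0=1$, $e_1=0$.

**Proof for $|E|\ge3$, step 1: the unfolding can be repeated.** Put $K_1=sG^2+G$ with $s$ to be chosen, and apply (9.1) exactly $sG$ times along each branch. Consider a step starting at a level $j\ge i-(sG-1)G$ with a pair in $E$. The letters $a_{j-G+1},\dots,a_j$ lie in $E$, so they contain both letters of the pair. Hence the new level $i'$ satisfies $j-G\le i'<j$, and the letters of the new pairs lie in $E$. Also $l=|N_{i',j}(a)|\le2^{j-i'}\le2^G$, because each $\psi'$ at most doubles lengths. After $\sigma$ steps all levels are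 at least $i-\sigma G$. So the process can be carried out $sG$ times, and it ends with at most $T_0=2^{sG^2}$ terms at levels at least $i-sG^2$. Signs are absorbed by $k_{xy}=-k_{yx}$; note $g_{xy}=g_{yx}$.

**Step 2: order, gaps, containment.** Attach to a term $z^{c}k^{(j)}_{x'y'}$ the interval $[c,c+g^{(j)}_{x'y'})$. At every stage the intervals, ordered by starting point, lie in $[0,g_{xy}^{(i)})$, and consecutive ones are separated by gaps at least $\gamma(i-K_1)$. This holds at the start, with one interval. A step applied to one term replaces its interval by subintervals of it, separated by a gap $\delta\ge\gamma(i')\ge\gamma(i-K_1)$. Subintervals of different old intervals stay separated at least as much as the old ones.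

**Step 3: contraction.** Consider a step from level $j$ to level $i'$ with $l\ge2$. We have $g_{ab}^{(j)}\le\ell_l\le l\,p_{i'}$. Since $i'\ge i-sG^2$, the letters $a_{i'-G+1},\dots,a_{i'}$ lie in $E$ and so contain $b$. Hence $\delta=p_{m_b(i')-1}\ge p_{i'-G}\ge2^{-G}p_{i'}$ and
$$(l-1)\delta\ge\tfrac l2\,2^{-G}p_{i'}\ge\eta\,g_{ab}^{(j)},\qquad\eta=2^{-G-1}.$$
By (9.2) the new lengths add up to at most $(1-\eta)g_{ab}^{(j)}$. If $l=1$, the pair and its $g$ are unchanged and the level drops by one. $G$ consecutive steps with $l=1$ would give $G$ consecutive letters of $\Delta$, lying in $E$, in a two-element set, which is impossible as $|E|\ge3$. So from any term a step with $l\ge2$ is reached within $G$ steps, and until then there is no branching; total lengths never increase. Hence every $G$ steps multiply the total length by at most $1-\eta$, and after $sG$ steps $\sum g_\tau\le(1-\eta)^sg_{xy}^{(i)}\le(1-\eta)^sp_i\le\varepsilon p_i$ for suitable $s$. $\square$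

## 10. Proof of the Core Theorem

Assume $V_{v_0}(w)=0$. Recall $|z|_{v_0}=\Theta^{-\rho}$, $0<\rho\le1$. Fix $C\ge\max(6,12/\rho)$ and $\varepsilon=\rho/8$. If $|E|\ge2$, take $K_1,T_0$ from Lemma 8; if $|E|=1$, put $K_1=0$. Constants $A',A'',A'''$ do not depend on $i$.

**Step 1: choosing $i$.** We want a long stretch of $\Delta$ over $E$ around $i$. If $|E|\ge2$, there are infinitely many $i$ with $a_{i-K_1+1},\dots,a_{i+1+K_2}\in E$. If $E=\{a\}$, there are infinitely many $i$ with $a_i\ne a$ and $a_{i+1}=\dots=a_{i+1+K_2}=a$: these are starts of long maximal runs, which are finite by Lemma 4(iii). Here $K_2$ is fixed so large that for all large such $i$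
$$p_{i+1+K_2}-p_{i+1}\ge\tfrac C3(C+5)\,p_i. \tag{10.1}$$
For $|E|\ge2$ this is possible by (8.1). For $|E|=1$, $h_a$ is constant along the run, so $p_{i+1+K_2}-p_{i+1}=K_2h_a^{(i)}\ge K_2p_i/2$ by (F3). In what follows $i$ is such an index and is large. Let $a=a_{i+1}\in E$ and $r=h_a^{(i)}\le p_i$.

**Step 2: choosing $t$.** We want $T^tw=M_{i+1}(w')$ where $w'$ starts with a long word over $E$, so that Lemma 8 applies to all relevant swaps. Write $w=SM_{i+1}(w_{i+1})$ with $|S|\le p_{i+1}\le2p_i$, and let $U$ be the longest prefix of $w_{i+1}$ over $E$ (possibly infinite). With $t$ chosen as follows, put $N_0=\frac C3(t+p_i)$.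

* If $|M_{i+1}(U)|\ge Cp_i$, put $t=|S|\le2p_i$ and $w'=w_{i+1}$. Then $N_0\le Cp_i\le|M_{i+1}(U)|$.
* Otherwise $w_{i+1}=Ux\,w'$ with a letter $x\notin E$. Put $t=|S|+|M_{i+1}(Ux)|\le2p_i+Cp_i+2p_i=(C+4)p_i$. By Lemma 4(ii), $w_{i+1}=S'M_{i+1,i+1+K_2}(w_{i+1+K_2})$ with $S'$ a suffix of some $M_{i+1,i+1+K_2}(y)$. Since $a_{i+2},\dots,a_{i+1+K_2}\in E$, each $M_{i+1,i+1+K_2}(y)$ is a word over $E$ followed by the letter $y$. So a letter $x\notin E$ can only be the last letter of a block $M_{i+1,i+1+K_2}(x)$ or the last letter of $S'$. Hence $w'$ is the image under $M_{i+1,i+1+K_2}$ of an infinite word, and it begins with $R_{i+1,i+1+K_2}$. This is a word over $E$, and by (4.2), (10.1) $|M_{i+1}(R_{i+1,i+1+K_2})|=p_{i+1+K_2}-p_{i+1}\ge\frac C3(C+5)p_i\ge N_0$.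

In both cases $T^tw=M_{i+1}(w')$, $N_0\le\frac C3(C+5)p_i$, and $w'$ has a prefix over $E$ (possibly all of $w'$) whose $M_{i+1}$-image has length at least $N_0$. Let $b_1\cdots b_f$ be the shortest prefix of $w'=b_1b_2\cdots$ with $|M_{i+1}(b_1\cdots b_f)|\ge N_0$. It is over $E$, and
$$N_0\le\mathrm{pos}_{f+1}=|M_{i+1}(b_1\cdots b_f)|\le N_0+p_{i+1}\le N_0+2p_i\le2N_0, \tag{10.2}$$
since $N_0\ge\frac C3p_i\ge2p_i$.

**Step 3: an approximate linear relation with small total length.** By (6.3), (6.4), (6.5) and $V_{v_0}(w)=0$, in $K_{v_0}$,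
$$\mathcal L(t,r)=\sum_{j\le f,\ b_j\ne a}z^{t+r+p_i+\mathrm{pos}_j}k_{b_ja}^{(i)}+\text{tail},\qquad|\text{tail}|_{v_0}\le A'|z|_{v_0}^{N_0}. \tag{10.3}$$
Each $b_j\ne a$ has $h_{b_j}^{(i+1)}=h_a^{(i)}+h_{b_j}^{(i)}\ge p_i$ by (F2), so there are at most $2N_0/p_i\le\frac{2C}3(C+5)$ such $j\le f$. Insert Lemma 8 for the pairs $(b_j,a)$; if $|E|=1$ there are no terms. We get
$$\Bigl|X_0-\sum_{\tau=1}^mX_\tau\Bigr|_{v_0}\le A'|z|_{v_0}^{N_0},\qquad X_0=\mathcal L(t,r),\quad X_\tau=z^{\xi_\tau}k^{(j_\tau)}_{x_\tau y_\tau},$$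
with $m$ bounded, $x_\tau\ne y_\tau\in E$, $j_\tau\ge i-K_1$, $\xi_\tau\ge p_i$ and, writing $g_\tau=g^{(j_\tau)}_{x_\tau y_\tau}$,
$$\sum_\tau g_\tau\le\frac{2N_0}{p_i}\,\varepsilon p_i=2\varepsilon N_0. \tag{10.4}$$
Ordered suitably, the exponents increase with
$$\xi_{\tau+1}-\xi_\tau\ge\gamma(i-K_1). \tag{10.5}$$
Within one $j$ this is Lemma 8. Between different $j$: up to the common shift $t+r$, the intervals belonging to $j$ lie in $[\mathrm{pos}_j+p_i,\ \mathrm{pos}_j+p_i+g^{(i)}_{b_ja})$, whose right end is $\mathrm{pos}_j+h_a^{(i)}+h_{b_j}^{(i)}=\mathrm{pos}_{j+1}$. Those of a later $j'$ start at or after $\mathrm{pos}_{j'}+p_i\ge\mathrm{pos}_{j+1}+p_i$, and $p_i\ge\gamma(i)\ge\gamma(i-K_1)$. Finally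
$$t+r\le t+p_i=3N_0/C,\qquad\xi_\tau+g_\tau\le t+r+2N_0\le3N_0. \tag{10.6}$$
Passing to infinitely many $i$ we may assume that $m$ and all pairs $(x_\tau,y_\tau)$ are fixed.

**Step 4: the Subspace Theorem.** We turn the approximate relation into an exact one. $X=(X_0,\dots,X_m)$ has coordinates in $\mathcal O_S$. Let $L_{v,\tau}=X_\tau$ for all $v\in S$ and all $\tau$, except $L_{v_0,0}=X_0-\sum_{\tau\ge1}X_\tau$; note $v_0\in S$. For each $v$ these forms are linearly independent. As $\prod_{v\in S}|z|_v=1$, the powers $z^{\xi_\tau}$ disappear, and (6.1), (10.4), (10.6) give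
$$\prod_{v\in S}\prod_\tau|L_{v,\tau}(X)|_v\le A'|z|_{v_0}^{N_0}\cdot A''(t+r)\Theta^{t+r}\cdot\prod_{\tau\ge1}A''g_\tau\Theta^{g_\tau}\le(A'''N_0)^{m+2}\,\Theta^{-\rho N_0+3N_0/C+2\varepsilon N_0}\le(A'''N_0)^{m+2}\,\Theta^{-\rho N_0/2},$$
using $3/C\le\rho/4$ and $2\varepsilon=\rho/4$.

Suppose $X\ne0$ and $m\ge1$. At $v\in\Omega$ all $|X_\tau|_v\le A_v$. At $v\in S\setminus\Omega$, by (6.1) and (10.6), all $|X_\tau|_v\le A_v(3N_0)^{\kappa_v}\max(1,|z|_v)^{3N_0}$. Hence $H(X)\le\prod_{v\in S}\max_\tau|X_\tau|_v\le A''N_0\Theta^{3N_0}$, and so $H(X)^{\rho/12}\le(A''N_0)^{\rho/12}\Theta^{\rho N_0/4}$. Since $N_0\ge2p_i\to\infty$, for large $i$ the double product is less than $H(X)^{-\rho/12}$. The points lie in finitely many proper subspaces, one of which serves for infinitely many $i$. So there are fixed $B_0,\dots,B_m\in K$, not all zero, with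
$$B_0X_0+B_1X_1+\dots+B_mX_m=0\quad\text{for infinitely many }i. \tag{10.7}$$
If $X=0$ for infinitely many $i$, (10.7) is trivial. If $m=0$, then $X_0\ne0$ would give $1\le\prod_{v\in S}|X_0|_v\le(A'''N_0)^2\Theta^{-\rho N_0/2}$, false for large $i$; so $X_0=0$ and $B_0=1$ works.

**Step 5: $B_0=0$ is impossible.** Here $m\ge1$ and $|E|\ge2$. Let $\tau\ge1$ be minimal with $B_\tau\ne0$. By Lemma 7 choose $v\in\Omega$ with $k_{x_\tau y_\tau}^{\infty,v}\ne0$. Dividing (10.7) by $z^{\xi_\tau}$ and using $|k^{(j_{\tau'})}_{x_{\tau'}y_{\tau'}}|_v\le A_v$,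
$$|B_\tau|_v\,|k^{(j_\tau)}_{x_\tau y_\tau}|_v\le\sum_{\tau'>\tau}|B_{\tau'}|_v\,A_v\,|z|_v^{\xi_{\tau'}-\xi_\tau}\longrightarrow0,$$
because $\xi_{\tau'}-\xi_\tau\ge\gamma(i-K_1)\to\infty$ by (10.5) and (F4). But $j_\tau\ge i-K_1\to\infty$ and the pair is fixed, so the left side tends to $|B_\tau|_v|k^{\infty,v}_{x_\tau y_\tau}|_v\ne0$, a contradiction.

**Step 6: $B_0\ne0$ is impossible.** Let $v\in\Omega$ be arbitrary. For $\tau\ge1$, $|X_\tau|_v\le A_v|z|_v^{\xi_\tau}\le A_v|z|_v^{p_i}\to0$, so by (10.7) $|\mathcal L(t,r)|_v\to0$ along infinitely many $i$. On the other hand $\mathcal L(t,r)=z^rV(w[0,t))-V(w[0,t+r))$ with $r=h_a^{(i)}\to\infty$ by (F4) and $V(w[0,t))$ bounded in $K_v$, so $\mathcal L(t,r)\to-V_v(w)$. Hence $V_v(w)=0$ for every $v\in\Omega$, contradicting Lemma 6.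

Both cases are impossible, so $V_{v_0}(w)\ne0$. This proves Theorem 3, and with it Theorems 1 and 2: the answer to the question is yes. $\blacksquare$
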